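# Points whose convex hull contains the unit ball: a sharp lower bound for the sum of squares

Throughout, $\mathbf B^d$ is the closed Euclidean unit ball in $\mathbb R^d$, $d\ge 1$, $|\cdot|$ is the Euclidean norm, $[2d]=\{1,\dots,2d\}$, and $\operatorname{conv}$ is the convex hull. The problem comes from Grigory Ivanov, "Zong's problem on $2d$ half-spaces containing the unit ball", arXiv:2609.38394 (2026). We may place $2d$ points in $\mathbb R^d$, and their convex hull must contain the unit ball. How close to the origin can the points be, if closeness is measured by the sum of squared norms?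

**Conjecture.** If $b_1,\dots,b_{2d}\in\mathbb R^d$ and $\mathbf B^d\subseteq\operatorname{conv}\{b_i:i\in[2d]\}$, then $\sum_{i\in[2d]}|b_i|^2\ge 2d^2$.

The conjecture is true for every $d\ge1$, and these notes prove it. We begin with a case where a few lines suffice.

## 1. Symmetric configurations: cross-polytopes around the ball

Suppose the points come in opposite pairs: $\pm a_1,\dots,\pm a_d$. Then
$$D=\operatorname{conv}\{\pm a_i\}=\Big\{\sum_i t_ia_i:\ \sum_i|t_i|\le1\Big\}.$$
Since $D$ contains a ball, the $a_i$ span $\mathbb R^d$ and so form a basis. Let $a_1^*,\dots,a_d^*$ be the **dual basis**, defined by $\langle a_i^*,a_j\rangle=1$ if $i=j$ and $0$ otherwise. (For instance, for $a_1=(2,0)$, $a_2=(1,1)$ the dual basis is $a_1^*=(\tfrac12,-\tfrac12)$, $a_2^*=(0,1)$.)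

**Proposition.** If $\mathbf B^d\subseteq\operatorname{conv}\{\pm a_1,\dots,\pm a_d\}$, then $2\sum_i|a_i|^2\ge2d^2$, with equality if and only if $a_i=\sqrt d\,e_i$ for some orthonormal basis $(e_i)$.

*Proof.* For each sign vector $\varepsilon\in\{\pm1\}^d$ put $v_\varepsilon=\sum_i\varepsilon_ia_i^*$, which is nonzero. For $x=\sum t_ia_i\in D$ we have $\langle x,v_\varepsilon\rangle=\sum\varepsilon_it_i\le1$. The unit vector $v_\varepsilon/|v_\varepsilon|$ lies in $\mathbf B^d\subseteq D$, so $|v_\varepsilon|\le1$. Average over all $2^d$ sign vectors; the cross terms cancel: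
$$1\ \ge\ 2^{-d}\sum_\varepsilon|v_\varepsilon|^2=\sum_i|a_i^*|^2 .$$
Therefore
$$d=\sum_i\langle a_i,a_i^*\rangle\le\Big(\sum_i|a_i|^2\Big)^{1/2}\Big(\sum_i|a_i^*|^2\Big)^{1/2}\le\Big(\sum_i|a_i|^2\Big)^{1/2},$$
which gives $\sum_i|a_i|^2\ge d^2$. In the equality case, Cauchy–Schwarz gives $a_i^*=\lambda a_i$ with one $\lambda>0$ for all $i$. From $\sum|a_i|^2=d^2$ and $\sum|a_i^*|^2=1$ we get $\lambda=1/d$, so $\langle a_i,a_j\rangle=d\langle a_i^*,a_j\rangle$ equals $d$ for $i=j$ and $0$ otherwise. Conversely, if $a_i=\sqrt d\,e_i$ and $x=\sum t_ia_i$ with $|x|\le1$, then $\sum|t_i|\le\sqrt d\,(\sum t_i^2)^{1/2}=|x|\le1$, so $\mathbf B^d\subseteq D$, and the sum is $2d\cdot d=2d^2$. $\blacksquare$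

Some further cases can be done by hand.

*Dimension one, any number $n\ge2$ of points.* Some point is $\ge1$ and some point is $\le-1$, so $\sum b_i^2\ge2$ and $\sum|b_i|\ge2$. In both, equality holds exactly when the nonzero points are one copy of $1$ and one copy of $-1$.

*A triangle and a wasted point, $d=2$.* The regular triangle with circumradius $2$ has inradius $1$. Together with the point $0$ it gives four points with sum of squares $12$, which exceeds $8$.

*Kites, $d=2$.* Take $(\pm s,0),(0,t),(0,-u)$ with $s,t,u>0$. The line through $(s,0)$ and $(0,t)$ is $x/s+y/t=1$, at distance $(s^{-2}+t^{-2})^{-1/2}$ from $0$. So the kite contains the disc if and only if $s^{-2}+t^{-2}\le1$ and $s^{-2}+u^{-2}\le1$. Then $s^2+t^2\ge(s^2+t^2)(s^{-2}+t^{-2})\ge4$, likewise $s^2+u^2\ge4$, and adding gives $2s^2+t^2+u^2\ge8$.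

What changes for general points? The proof of the Proposition averaged over the facets of $D$, since $v_\varepsilon$ is the normal of a facet, scaled to take the value $1$ on that facet. It used the uniform average, under which the normals average to zero and the signs $\varepsilon_i$ are uncorrelated. A general polytope has no sign vectors, and the uniform average over facets is the wrong one already for the kite. Its scaled normals are $(\pm\frac1s,\frac1t)$ and $(\pm\frac1s,-\frac1u)$, with uniform mean $\big(0,\frac12(\frac1t-\frac1u)\big)\ne0$ when $t\ne u$. Two questions arise: which average over facets should we take, and what replaces the independence of signs?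

## 2. The results for $n$ points

It costs nothing to allow any number of points. From now on $b_1,\dots,b_n\in\mathbb R^d$ satisfy $\mathbf B^d\subseteq D:=\operatorname{conv}\{b_1,\dots,b_n\}$. Since $D$ has interior points, $n\ge d+1$.

**Theorem 1.**
$$\sum_{i=1}^n|b_i|^2\ \ge\ \frac{d^2n}{n-d}.$$
For $n=2d$ the right side is $2d^2$, so this contains the conjecture.

A regular $k$-dimensional simplex centred at $0$ with circumradius $R$ is the convex hull of $k+1$ points $x_0,\dots,x_k$ at equal mutual distances, with $\sum x_i=0$ and $|x_i|=R$. Equal distances and equal norms make all $\langle x_i,x_j\rangle$, $i\ne j$, equal to one number $c$. Then $0=\langle x_i,\sum_jx_j\rangle=R^2+kc$ gives $c=-R^2/k$. For $k=1$ this is a pair $\pm x$, and for $k=2$ an equilateral triangle.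

**Theorem 2 (equality).** Equality holds in Theorem 1 if and only if $k:=d/(n-d)$ is an integer and $\{b_1,\dots,b_n\}$ is the union of the vertex sets of $n-d$ regular $k$-dimensional simplices, centred at $0$, with circumradius $\sqrt{dk}$, lying in pairwise orthogonal $k$-dimensional subspaces. In particular, for $n=2d$ equality holds if and only if $\{b_i\}=\{\pm\sqrt d\,e_1,\dots,\pm\sqrt d\,e_d\}$ for some orthonormal basis $(e_j)$.

Such a union has $(n-d)(k+1)=d+(n-d)=n$ distinct points, so each occurs exactly once in the list.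

**Theorem 3 (sum of norms, any number of points).** For every $n$,
$$\sum_{i=1}^n|b_i|\ \ge\ 2d^{3/2},$$
with equality if and only if the nonzero $b_i$ are exactly $2d$ points $\pm\sqrt d\,e_j$ with $(e_j)$ an orthonormal basis. Consequently, for $n=2d$ and every $q\ge1$, $\sum_{i\in[2d]}|b_i|^q\ge2d^{1+q/2}$, which is sharp.

**Corollary.** If $u_1,\dots,u_n$ are unit vectors and $r\mathbf B^d\subseteq\operatorname{conv}\{u_i\}$ with $r>0$, then $r\le\sqrt{n-d}/d$. For $n=2d$ this gives $r\le1/\sqrt d$. The bound is sharp whenever $(n-d)\mid d$.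

## 3. A random facet, weighted by the volume of its cone

This section finds the correct average. We use these textbook facts. A *facet* of a $d$-polytope is a face of dimension $d-1$; a *ridge* is a face of dimension $d-2$, and it lies in exactly two facets. Every polytope of dimension $m$ can be cut into $m$-simplices with disjoint interiors whose vertices are vertices of the polytope. (A square is cut along a diagonal. In general one fixes a vertex, cuts the facets that avoid it by induction, and joins the pieces to the vertex.) The centroid of a simplex is the average of its vertices. A pyramid in $\mathbb R^d$ with base of $(d-1)$-volume $A$ and height $h$ has volume $hA/d$.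

**Step 1: the facet simplices.** *The purpose is to make every "facet" involve exactly $d$ of the points.* $D$ is a $d$-polytope with $0$ in its interior, and its vertices are among the $b_i$. Points may repeat, so for each vertex of $D$ fix one index $i$ that represents it. Cut each facet of $D$ into $(d-1)$-simplices whose vertices are vertices of that facet; different facets need not be cut compatibly. Let $\Sigma$ be the finite set of all these simplices. For $\sigma\in\Sigma$ let

* $I_\sigma$ be the set of the $d$ representing indices of its vertices, and $N_\sigma:=\sum_{i\in I_\sigma}b_i$;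
* $\nu_\sigma$ be the outer unit normal of $D$ along $\sigma$, $h_\sigma:=\max_{x\in D}\langle x,\nu_\sigma\rangle$, and $v_\sigma:=\nu_\sigma/h_\sigma$.

Since $\nu_\sigma\in\mathbf B^d\subseteq D$, we have $h_\sigma\ge\langle\nu_\sigma,\nu_\sigma\rangle=1$. Hence
$$|v_\sigma|\le1,\qquad\langle b_i,v_\sigma\rangle=1\ \ (i\in I_\sigma),\qquad\langle b_i,v_\sigma\rangle\le1\ \text{ for all }i.\tag{1}$$
The containment of the ball enters the proof only through $|v_\sigma|\le1$, apart from giving $0\in\operatorname{int}D$.

**Step 2: the probabilities.** *We weight $\sigma$ by the share of volume it sees from the origin.* Let $|\sigma|$ be the $(d-1)$-volume (counting measure if $d=1$), and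
$$q_\sigma:=\frac{h_\sigma|\sigma|}{d\operatorname{vol}(D)}>0 .$$
The cone $\operatorname{conv}(\{0\}\cup\sigma)$ is a pyramid with base $\sigma$ and height $h_\sigma$, so $q_\sigma$ is its fraction of $\operatorname{vol}(D)$. The cones cover $D$, because every ray from $0$ leaves $D$ through some $\sigma$, and they overlap only in volume zero. Hence $\sum_\sigma q_\sigma=1$. From now on $\sigma$ is random with law $q$, and $\mathbb E$ is the expectation.

**Step 3: two moment identities.** *They replace the cancellation over signs.* We claim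
$$\mathbb E\,v_\sigma=0,\qquad\mathbb E\,[v_\sigma N_\sigma^{T}]=\mathrm{Id}.\tag{2}$$
The divergence theorem on $D$ for the constant fields $e_j$, which have divergence $0$, gives $\sum_\sigma|\sigma|\,\nu_\sigma=0$. For the field $x\mapsto x_ke_j$, whose divergence is $1$ if $j=k$ and $0$ otherwise, it says that $\sum_\sigma\langle\nu_\sigma,e_j\rangle\int_\sigma x_k\,dx$ equals $\operatorname{vol}(D)$ if $j=k$ and $0$ otherwise. In matrix form,
$$\sum_\sigma\nu_\sigma\Big(\int_\sigma x\,dx\Big)^{T}=\operatorname{vol}(D)\,\mathrm{Id}.$$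
The centroid of $\sigma$ is $N_\sigma/d$, so $\int_\sigma x\,dx=|\sigma|N_\sigma/d$. Finally
$$q_\sigma v_\sigma=\frac{h_\sigma|\sigma|}{d\operatorname{vol}(D)}\cdot\frac{\nu_\sigma}{h_\sigma}=\frac{|\sigma|\nu_\sigma}{d\operatorname{vol}(D)} .$$
Hence $\sum_\sigma q_\sigma v_\sigma=0$ and $\sum_\sigma q_\sigma v_\sigma N_\sigma^T=\frac1{\operatorname{vol}(D)}\sum_\sigma\nu_\sigma\frac{|\sigma|N_\sigma^T}{d}=\mathrm{Id}$, which is (2).

*Check on the kite.* The cone over an upper edge has area $st/2$, over a lower edge $su/2$, and the whole area is $s(t+u)$. So each upper edge has probability $\frac t{2(t+u)}$ and each lower edge $\frac u{2(t+u)}$. The second coordinate of $\mathbb Ev_\sigma$ is $\frac t{t+u}\cdot\frac1t-\frac u{t+u}\cdot\frac1u=0$, and the first vanishes by symmetry. The two upper edges have $v=(\pm\frac1s,\frac1t)$ and $N=(\pm s,t)$. The matrices $vN^T$ have diagonal entries $1$ and off-diagonal entries of opposite signs for the two edges, so they average to $\mathrm{Id}$. The lower edges behave the same way.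

*Check on the cross-polytope of Section 1.* Each cone has volume $|\det(a_1,\dots,a_d)|/d!$, so $q$ is uniform. Here $v_\varepsilon=\sum\varepsilon_ia_i^*$ and $N_\varepsilon=\sum\varepsilon_ia_i$, so $\mathbb E[v_\varepsilon N_\varepsilon^T]=\sum_ia_i^*a_i^T=\mathrm{Id}$.

**Step 4: vertex indicators.** *They record how often each point is used.* Let $Z_i:=\mathbf 1[i\in I_\sigma]$ and $p_i:=\mathbb EZ_i$. Since $N_\sigma=\sum_iZ_ib_i$ and $|I_\sigma|=d$ always,
$$\sum_{i=1}^np_i=d,\qquad\mathbb E(Z_i-p_i)^2=p_i(1-p_i).\tag{3}$$
If $i$ does not represent a vertex, then $Z_i=0$ and $p_i=0$.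

## 4. Correlated indicators and anisotropic normals

Let us imitate the symmetric proof. The vector to pair with $b_i$ is
$$w_i:=\mathbb E[Z_iv_\sigma]=\mathbb E[(Z_i-p_i)v_\sigma],$$
where the two expressions agree because $\mathbb Ev_\sigma=0$. Then (2) reads $\sum_iw_ib_i^T=\mathrm{Id}$, and its trace is $\sum_i\langle b_i,w_i\rangle=d$. By Cauchy–Schwarz
$$d^2\le\Big(\sum_i|w_i|^2\Big)\Big(\sum_i|b_i|^2\Big).$$
Theorem 1 would follow from $\sum|w_i|^2\le\frac{n-d}n$, which is $\frac12$ when $n=2d$. (In Section 1 the vectors $w$ are $\pm\frac12a_i^*$, and $\sum|w|^2=\frac12\sum|a_i^*|^2\le\frac12$.) How can we bound $\sum|w_i|^2$?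

*All indices together.* Let $C$ be the covariance matrix of $(Z_1,\dots,Z_n)$ and $\|C\|$ its largest eigenvalue. Fix a coordinate $f$ of $v_\sigma$ and put $x_i=\mathbb E[(Z_i-p_i)f]$. Then
$$|x|^2=\mathbb E\Big[f\sum_ix_i(Z_i-p_i)\Big]\le(\mathbb Ef^2)^{1/2}(x^TCx)^{1/2}\le(\mathbb Ef^2)^{1/2}\|C\|^{1/2}|x|,$$
so $|x|^2\le\|C\|\,\mathbb Ef^2$. Summing over coordinates, $\sum|w_i|^2\le\|C\|\,\mathbb E|v_\sigma|^2\le\|C\|$. For the cross-polytope, $C$ consists of $2\times2$ blocks with diagonal $\frac14$ and off-diagonal $-\frac14$, so $\|C\|=\frac12$. In general this is too much to ask. Let $D=T\times[-1,1]\subset\mathbb R^3$ with $T$ the regular triangle of inradius $1$. Then $n=6=2d$ and all facets are at distance $1$ from $0$. The side of $T$ is $2\sqrt3$, its area is $3\sqrt3$, and $\operatorname{vol}(D)=6\sqrt3$. So the top and the bottom have probability $\frac{3\sqrt3}{18\sqrt3}=\frac16$ each, and the three rectangles have $\frac{4\sqrt3}{18\sqrt3}=\frac29$ each. Let $X$ be the number of top vertices of $\sigma$ minus the number of bottom vertices. It is $\pm3$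 on top and bottom, and $\pm1$ on the two equal halves of each rectangle. Hence $\mathbb EX=0$ and $\mathbb EX^2=9\cdot\frac13+1\cdot\frac23=\frac{11}3$. Since $X=\sum\pm Z_i$ with six coefficients, $\|C\|\ge\frac{11}{18}>\frac12$.

A cleverer estimate of the same quantity cannot rescue Theorem 1. Take $d=2$, $n=3$ and the triangle bounded by the lines $\langle x,v_i\rangle=1$ with
$$v_1=\big(\tfrac{\sqrt{15}}4,\tfrac14\big),\qquad v_2=\big(-\tfrac{\sqrt{15}}4,\tfrac14\big),\qquad v_3=(0,-1).$$
These are unit vectors with $2v_1+2v_2+v_3=0$, which is the only linear relation up to a factor, so by $\mathbb Ev_\sigma=0$ the edges have probabilities $\frac25,\frac25,\frac15$. If vertex $i$ is opposite edge $i$, then $w_i=\mathbb Ev_\sigma-q_iv_i=-q_iv_i$. Hence $\sum|w_i|^2=\frac{4+4+1}{25}=\frac9{25}>\frac13=\frac{n-d}n$.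

*One index at a time.* Put
$$M:=\mathbb E\,v_\sigma v_\sigma^T,\qquad\operatorname{tr}M=\mathbb E|v_\sigma|^2\le1 .$$
For a unit vector $u$, Cauchy–Schwarz gives $\langle w_i,u\rangle=\mathbb E(Z_i-p_i)\langle u,v_\sigma\rangle\le\sqrt{p_i(1-p_i)}\,(u^TMu)^{1/2}$. So $|w_i|^2\le p_i(1-p_i)\lambda_{\max}(M)$. This needs no information about correlations. By (3) and $\sum p_i^2\ge d^2/n$,
$$\sum_i|w_i|^2\le\Big(d-\frac{d^2}n\Big)\lambda_{\max}(M)=d\,\lambda_{\max}(M)\cdot\frac{n-d}n .$$
If $M=\frac1d\mathrm{Id}$, this is exactly what we want. But we know only $\operatorname{tr}M\le1$. For the kite with $t=u$ we have $M=\operatorname{diag}(s^{-2},t^{-2})$, and $\lambda_{\max}$ is close to $1$ when $t$ is slightly larger than $1$ and $s$ is large. In general this argument loses a factor $d$.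

So the argument that treats each index alone stops at one point only: the normals $v_\sigma$ need not be isotropic. The remedy is to make them isotropic by a linear map, and to do so *before* taking the trace of the identity $\mathbb E[v_\sigma N_\sigma^T]=\mathrm{Id}$.

## 5. Whitening the normals: proof of Theorem 1

**Step 1: the whitening map.** *We find a symmetric $K$ for which the vectors $Kv_\sigma$ are isotropic.* First, $M$ is positive definite. If $w^TMw=\mathbb E\langle w,v_\sigma\rangle^2=0$, then $\langle w,v_\sigma\rangle=0$ for all $\sigma$ because every $q_\sigma>0$. By (2), $w^T=w^T\,\mathbb E[v_\sigma N_\sigma^T]=\mathbb E[\langle w,v_\sigma\rangle N_\sigma^T]=0$. So $K:=M^{-1/2}$ exists and is symmetric, and $\mathbb E(Kv_\sigma)(Kv_\sigma)^T=KMK=\mathrm{Id}$. That is,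
$$\mathbb E\langle b,Kv_\sigma\rangle^2=|b|^2\qquad\text{for all }b\in\mathbb R^d.\tag{4}$$

**Step 2: an upper bound for $\operatorname{tr}K$.** *We multiply the second identity in (2) by $K$, take the trace, and treat each index alone.* Since $\operatorname{tr}(Kv_\sigma N_\sigma^T)=\langle N_\sigma,Kv_\sigma\rangle$ and $N_\sigma=\sum Z_ib_i$,
$$\operatorname{tr}M^{-1/2}=\operatorname{tr}\big(K\,\mathbb E[v_\sigma N_\sigma^T]\big)=\sum_i\mathbb E\,Z_i\langle b_i,Kv_\sigma\rangle=\sum_i\mathbb E\,(Z_i-p_i)\langle b_i,Kv_\sigma\rangle ,$$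
where the last equality uses $\mathbb E\langle b_i,Kv_\sigma\rangle=\langle b_i,K\,\mathbb Ev_\sigma\rangle=0$. By Cauchy–Schwarz in $L^2(q)$ for each $i$, with (3) and (4), the $i$-th term is at most $\sqrt{p_i(1-p_i)}\,|b_i|$.

**Step 3: a lower bound for $\operatorname{tr}K$.** *This is where $|v_\sigma|\le1$ enters.* Let $m_1,\dots,m_d>0$ be the eigenvalues of $M$, so $\sum m_j=\operatorname{tr}M\le1$. The function $t\mapsto t^{-1/2}$ is convex and decreasing on $(0,\infty)$. By Jensen,
$$\operatorname{tr}M^{-1/2}=\sum_jm_j^{-1/2}\ge d\Big(\frac1d\sum_jm_j\Big)^{-1/2}\ge d\Big(\frac1d\Big)^{-1/2}=d^{3/2}.$$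
Steps 2 and 3 together say
$$d^{3/2}\ \le\ \operatorname{tr}M^{-1/2}\ \le\ \sum_{i=1}^n\sqrt{p_i(1-p_i)}\,|b_i|.\tag{5}$$

**Step 4: optimizing over the $p_i$.** *It remains to remove the unknown probabilities.* By Cauchy–Schwarz, $\sum p_i=d$, and $\sum p_i^2\ge\frac1n\big(\sum p_i\big)^2=\frac{d^2}n$,
$$d^3\ \le\ \Big(\sum_i p_i(1-p_i)\Big)\sum_i|b_i|^2=\Big(d-\sum_ip_i^2\Big)\sum_i|b_i|^2\ \le\ \frac{d(n-d)}n\sum_i|b_i|^2.\tag{6}$$
Dividing, $\sum_i|b_i|^2\ge\frac{d^2n}{n-d}$. For $n=2d$ this is $2d^2$, and the conjecture is proved. $\blacksquare$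

## 6. Equality: orthogonal regular simplices

**Sufficiency.** *We check that the configurations of Theorem 2 contain the ball and have the right sum.* Let $S_1,\dots,S_{n-d}$ be the simplices and $U_1,\dots,U_{n-d}$ their pairwise orthogonal spans. Since $(n-d)k=d$, $\mathbb R^d=\bigoplus_jU_j$.

A regular $k$-simplex centred at $0$ with circumradius $R$ has inradius $R/k$. Indeed, the facet opposite $x_i$ lies in the hyperplane $\langle y,x_i\rangle=-R^2/k$, at distance $R/k$ from $0$. So $S_j$ contains the ball of radius $\sqrt{dk}/k=\sqrt{d/k}$ in $U_j$, and for $y\in U_j$ some vertex $b$ of $S_j$ has $\langle b,y\rangle\ge\sqrt{d/k}\,|y|$.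

Let $u=\sum_ju_j$ be a unit vector with $u_j\in U_j$. Vertices of $S_j$ see only $u_j$, and $\max_j|u_j|\ge(n-d)^{-1/2}$ because $\sum|u_j|^2=1$. Since $d/k=n-d$,
$$\max_i\langle b_i,u\rangle\ \ge\ \max_j\sqrt{d/k}\,|u_j|\ \ge\ \sqrt{d/k}\,(n-d)^{-1/2}=1 .$$
So the maximum of $\langle\cdot,u\rangle$ over $D$ is at least $1$ for every unit vector $u$, which means $\mathbf B^d\subseteq D$. Finally $\sum|b_i|^2=n\,dk=\frac{d^2n}{n-d}$.

**Necessity.** Suppose equality holds in Theorem 1. If $d=1$, then by Section 1 we have $\frac n{n-1}=\sum b_i^2\ge2$, hence $n=2$ and $\{b_i\}=\{\pm1\}$, as claimed with $k=1$. Let $d\ge2$.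

**Step 1: the pairings $\langle b_i,v_\sigma\rangle$ take two values.** *We read off the equality cases in (5) and (6).* All inequalities there are equalities.

* In Step 3 of Section 5, strict convexity and strict monotonicity of $t^{-1/2}$ force all $m_j$ to be equal with sum $1$. So $M=\frac1d\mathrm{Id}$ and $K=\sqrt d\,\mathrm{Id}$.
* In the last step of (6), $\sum p_i^2=d^2/n$ with $\sum p_i=d$ forces $p_i=\frac dn\in(0,1)$ for all $i$.
* In the first step of (6), $|b_i|$ is proportional to $\sqrt{p_i(1-p_i)}$, so all $|b_i|$ are equal, and they are positive.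
* In Cauchy–Schwarz for index $i$, both $Z_i-\frac dn$ and $\langle b_i,Kv_\sigma\rangle$ are nonzero in $L^2(q)$, so one is a positive multiple of the other. As every $q_\sigma>0$, we get $\langle b_i,v_\sigma\rangle=c_i\big(Z_i-\frac dn\big)$ for all $\sigma$, with some $c_i>0$.

Since $p_i>0$, some $\sigma$ has $i\in I_\sigma$. Then (1) gives $1=c_i\big(1-\frac dn\big)$, so $c_i=\frac n{n-d}$. With $\kappa:=\frac d{n-d}>0$,
$$\langle b_i,v_\sigma\rangle=1\ \text{ if }i\in I_\sigma,\qquad\langle b_i,v_\sigma\rangle=-\kappa\ \text{ if }i\notin I_\sigma.\tag{7}$$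

**Step 2: $D$ is simplicial.** *We want to walk between facets, so we need to know their shape.* As every $p_i>0$, every index represents a vertex, so $b_1,\dots,b_n$ are distinct and are all the vertices of $D$. If $\sigma$ lies in the facet $F$, the vertices of $F$ are the $b_i$ with $\langle b_i,v_\sigma\rangle=1$. By (7) and $-\kappa\ne1$ these are exactly the $b_i$ with $i\in I_\sigma$. So every facet is a simplex with $d$ vertices, and $\Sigma$ is the set of facets.

**Step 3: the points fall into groups with sum zero.** *We express the points off one facet through the points on it, by crossing one ridge at a time.* Fix a facet $\sigma$ and write $I=I_\sigma$, $v=v_\sigma$. The vectors $(b_i)_{i\in I}$ are affinely independent in a hyperplane not through $0$, hence a basis of $\mathbb R^d$; let $(b_i^*)_{i\in I}$ be the dual basis. For $j\notin I$ write $b_j=\sum_{i\in I}\beta_{ji}b_i$. Pairing with $v$ and using (7), $\sum_{i\in I}\beta_{ji}=-\kappa$.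

Fix $i\in I$. The vertices with indices in $I\setminus\{i\}$ span a ridge, which lies in exactly one other facet $\sigma'$. Both $v$ and $v_{\sigma'}$ take the value $1$ on $b_l$ for $l\in I\setminus\{i\}$, so $v_{\sigma'}=v+tb_i^*$ for some real $t$. Also $i\notin I_{\sigma'}$, since otherwise $I_{\sigma'}=I$ and the two facets would coincide. Pairing with $b_i$ and using (7), $1+t=-\kappa$. Hence for $j\notin I$
$$\langle b_j,v_{\sigma'}\rangle=-\kappa-(1+\kappa)\beta_{ji}\in\{1,-\kappa\}.$$
The value $1$ means $\beta_{ji}=-1$ and $j\in I_{\sigma'}$. The value $-\kappa$ means $\beta_{ji}=0$ and $j\notin I_{\sigma'}$. Since $I_{\sigma'}$ has $d$ elements, contains the $d-1$ elements of $I\setminus\{i\}$, and does not contain $i$, exactly one $j\notin I$ lies in $I_{\sigma'}$. So for each $i\in I$ there is exactly one $j\notin I$ with $\beta_{ji}=-1$, and all other $\beta_{ji}$ are $0$.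

For $j\notin I$ let $G_j:=\{i\in I:\beta_{ji}=-1\}$. These sets partition $I$, and
$$b_j=-\sum_{i\in G_j}b_i,\qquad|G_j|=-\sum_{i\in I}\beta_{ji}=\kappa .$$
So $k:=\kappa=d/(n-d)$ is a positive integer. Put $S_j:=G_j\cup\{j\}$. This gives $n-d$ groups of $k+1$ vectors that partition all the points. Each group sums to $0$, and any $k$ of its vectors form a basis of the $k$-dimensional space $U_j:=\operatorname{span}\{b_i:i\in G_j\}$. Moreover $\bigoplus_jU_j=\mathbb R^d$.

**Step 4: all facets and their probabilities.** *We need the joint law of the indicators to compute inner products.* Omit one index from each group. The remaining $d$ vectors form a basis of $\mathbb R^d$. Let $v'$ be the vector with $\langle\cdot,v'\rangle=1$ on them. Since each group sums to $0$, the omitted vectors have $\langle\cdot,v'\rangle=-k<1$. So $\langle\cdot,v'\rangle\le1$ on $D$, and equality holds at exactly $d$ linearly independent vertices; these are the vertices of a facet.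

Conversely, a facet cannot contain a whole group. The vectors of the group sum to $0$, whereas their values under $v_\sigma$ would sum to $k+1>0$. So a facet omits at least one index from each of the $n-d$ groups. It omits $n-d$ indices in total, so exactly one from each group.

Let a facet omit $o\in S_j$, and let $i\in S_j$, $i\ne o$. Replacing $b_i$ by $b_o=-b_i-\sum_{l\in S_j\setminus\{i,o\}}b_l$ multiplies $\det(b_l)_{l\in I_\sigma}$ by $-1$, because the vectors in the last sum are other columns. Any two facets are joined by such replacements, one group at a time, so $|\det(b_i)_{i\in I_\sigma}|$ is the same for all facets. The cone over $\sigma$ has volume $|\det(b_i)_{i\in I_\sigma}|/d!$, so all $q_\sigma$ are equal. Thus under $q$ the omitted indices, one per group, are independent and uniform in their groups.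

**Step 5: the inner products.** *Isotropy of $M$ turns the joint law into geometry.* Let $Y_i:=\langle b_i,v_\sigma\rangle$. By (7) it equals $-k$ if $i$ is omitted, with probability $\frac1{k+1}$, and $1$ otherwise. In particular $\mathbb EY_i=\frac{k-k}{k+1}=0$. Since $M=\frac1d\mathrm{Id}$, $\mathbb EY_iY_j=\langle b_i,Mb_j\rangle=\frac1d\langle b_i,b_j\rangle$. Therefore:

* $|b_i|^2=d\,\mathbb EY_i^2=d\cdot\frac{k+k^2}{k+1}=dk$;
* for $i\ne j$ in the same group, neither is omitted with probability $\frac{k-1}{k+1}$ and exactly one is omitted with probability $\frac2{k+1}$, so $\langle b_i,b_j\rangle=d\cdot\frac{(k-1)-2k}{k+1}=-d$;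
* for $i,j$ in different groups, independence gives $\langle b_i,b_j\rangle=d\,\mathbb EY_i\,\mathbb EY_j=0$.

Within a group all squared distances are $2dk+2d$, all norms are $\sqrt{dk}$, and the sum is $0$. So each group is the vertex set of a regular $k$-simplex centred at $0$ with circumradius $\sqrt{dk}$, and the spaces $U_j$ are pairwise orthogonal. For $n=2d$ we have $k=1$, the groups are $d$ orthogonal pairs $\pm b$ with $|b|=\sqrt d$, and $\{b_i\}=\{\pm\sqrt d\,e_j\}$. $\blacksquare$

**Proof of the Corollary.** Apply Theorem 1 to $b_i=u_i/r$, whose hull contains $\mathbf B^d$. It gives $n/r^2\ge d^2n/(n-d)$, so $r\le\sqrt{n-d}/d$; for $n=2d$ this is $1/\sqrt d$. If $(n-d)\mid d$, the configuration of Theorem 2 exists and all its points have norm $\sqrt{dk}$. Dividing by $\sqrt{dk}$ gives unit vectors whose hull contains the ball of radius $1/\sqrt{dk}=\sqrt{n-d}/d$. $\blacksquare$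

## 7. The sum of norms and other powers

**Step 1: the inequality in Theorem 3.** *Inequality (5) already contains it.* Since $\sqrt{p(1-p)}\le\frac12$ for $p\in[0,1]$,
$$d^{3/2}\le\operatorname{tr}M^{-1/2}\le\sum_i\sqrt{p_i(1-p_i)}\,|b_i|\le\frac12\sum_i|b_i| .$$

**Step 2: equality.** *We reduce it to Theorem 2 with $2d$ points.* Suppose $\sum|b_i|=2d^{3/2}$, so that the whole chain is an equality. As in Section 6, the first equality gives $M=\frac1d\mathrm{Id}$ and $K=\sqrt d\,\mathrm{Id}$. The last one gives $p_i=\frac12$ whenever $b_i\ne0$. If $b_i=0$, then $b_i$ is not a vertex, because $0\in\operatorname{int}D$, so $p_i=0$. From $\sum p_i=d$ it follows that exactly $2d$ of the $b_i$ are nonzero.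

For such $i$, equality in Cauchy–Schwarz gives $\langle b_i,v_\sigma\rangle=c_i(Z_i-\frac12)$ for all $\sigma$, with $c_i>0$. Some $\sigma$ has $i\in I_\sigma$, and (1) gives $c_i=2$. Thus $\langle b_i,v_\sigma\rangle=\pm1$ for all $\sigma$, and
$$|b_i|^2=d\,\langle b_i,Mb_i\rangle=d\,\mathbb E\langle b_i,v_\sigma\rangle^2=d .$$
The point $0$ is not a vertex, so the $2d$ nonzero points still have convex hull $D\supseteq\mathbf B^d$. Their squares sum to $2d\cdot d=2d^2$. This is equality in Theorem 1 for $2d$ points, and Theorem 2 says that they are $\pm\sqrt d\,e_j$ for an orthonormal basis $(e_j)$.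

Conversely, $2d$ points $\pm\sqrt d\,e_j$ have a hull that contains $\mathbf B^d$ by Section 1, and adding copies of $0$ does not change the hull or the sum. The sum is $2d\cdot\sqrt d=2d^{3/2}$.

**Step 3: powers.** *For $n=2d$ the sum of norms controls every power $q\ge1$.* By the power mean inequality,
$$\sum_{i\in[2d]}|b_i|^q\ \ge\ (2d)^{1-q}\Big(\sum_{i\in[2d]}|b_i|\Big)^q\ \ge\ (2d)^{1-q}\big(2d^{3/2}\big)^q=2d^{1+q/2}.$$
The points $\pm\sqrt d\,e_j$ give $2d\cdot d^{q/2}$, so the bound is attained. This proves Theorem 3. $\blacksquare$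

For $q=2$, Step 3 is a second derivation of the conjecture from (5), with $\sqrt{p(1-p)}\le\frac12$ in place of (6).

**Remark.** The bound $\sum_{i\in[2d]}|b_i|^q\ge2d^{1+q/2}$ cannot hold for all $q>0$. Take $d=2$ and the triangle with the extra point $0$ from Section 1. The sum is $3\cdot2^q$ and the bound would be $4\cdot2^{q/2}$. Now $3\cdot2^q<4\cdot2^{q/2}$ exactly when $2^{q/2}<\frac43$, that is, when $q<2\log_2(4/3)$.
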